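# The smallest second eigenvalue of an $r$-regular graph with a vertex cut of size at most $2t$

## 1. The values of $\lambda_2^{\min}(r,t)$ compared with $\rho^*(r,t)$

All graphs are finite and simple. For a graph $G$, $\lambda_2(G)$ is the second largest eigenvalue of its adjacency matrix and $\kappa(G)$ its vertex connectivity. For integers $t\ge 2$ and $r>2t^2$ put
$$\lambda_2^{\min}(r,t)=\min\{\lambda_2(G): G \text{ connected, } r\text{-regular},\ \kappa(G)\le 2t\},$$
$$n=r+1-t,\qquad n_1=r+1-t^2=n-t(t-1).$$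
For real $\alpha,\beta$ let
$$M(\alpha,\beta)=\begin{pmatrix} r-t^2 & t^2-t & \alpha\\ r-t^2+1 & t^2-t-2 & \beta\\ \frac{r-t^2+1}{t}\alpha & (t-1)\beta & 0\end{pmatrix},$$
$$\rho^*(r,t)=\min\bigl\{\lambda_{\max}\bigl(M(t-2k_1,\,t+1-2k_2)\bigr): k_1,k_2\in\mathbb Z,\ 0\le k_1\le t,\ 1\le k_2\le t\bigr\}.$$
The eigenvalues of $M(\alpha,\beta)$ are real (Section 6 shows a symmetrization), and $\lambda_{\max}$ is the largest. Call $r$ *admissible* for $t$ if $r>2t^2$ and $t\mid (r+1)$.

**Theorem 1.** For every odd $r\ge 9$: $\lambda_2^{\min}(r,2)<\rho^*(r,2)$.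

**Theorem 2.** For every $t\ge 3$ and all sufficiently large $r$ with $t\mid(r+1)$: $\lambda_2^{\min}(r,t)<\rho^*(r,t)$. For odd $t$, moreover, $\rho^*(r,t)-\lambda_2^{\min}(r,t)\ge\frac1t-O_t(1/r)$.

**Theorem 3.** For every $t\ge2$ there is $R(t)$ such that for all $r\ge R(t)$:

* (a) if $r$ is even (no divisibility needed), then
$$\lambda_2^{\min}(r,t)=\rho_0:=\tfrac12\Bigl(r-t-2+\sqrt{(r-t+2)^2-4t(t-1)}\Bigr);$$
* (b) if $r$ is odd, $t\mid(r+1)$ and $t\ge3$, then $\lambda_2^{\min}(r,t)$ is the largest real root of $\psi(\lambda)=1$, where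
$$\psi(\lambda)=\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}+\frac{t\,b^2}{\lambda-c},\quad b=\frac{(t-1)^2}{\lambda+2}-\frac{t(t-2)}{\lambda+1},\quad c=\frac{(t-1)^3}{\lambda+2}+\frac{Q_1}{t(\lambda+1)},$$
with $Q_1=2t^2(t-2)$ for $t$ even and $Q_1=n_1$ for $t$ odd;
* (c) if $t=2$ and $r$ is odd, then $\lambda_2^{\min}(r,2)$ is the largest root $\gamma$ of
$$g(\lambda)=\lambda^3-(r-6)\lambda^2-(4r-13)\lambda-3r+8,$$
and $\rho^*(r,2)-\gamma=(4+o(1))r^{-3}$.

**What the theorems say.** An $r$-regular graph that falls apart after deleting at most $2t$ vertices has a bottleneck, and a bottleneck forces $\lambda_2$ up towards $r$. How far down can $\lambda_2$ be pushed nevertheless? The problem comes from Yu Wang and Sanming Zhou, "Extremal spectral gap of regular graphs with bounded vertex connectivity", arXiv:2610.02992 (2026). It is known that $\lambda_2^{\min}(r,t)\le\rho^*(r,t)$ for all admissible $r$: each pair $(k_1,k_2)$ has an associated connected $r$-regular graph, and for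 a pair attaining the minimum that graph $G^*_{r,t}$ has $\kappa=2t$ and $\lambda_2=\rho^*(r,t)$. The conjecture under discussion says that for each fixed $t\ge 2$ this is optimal: $\lambda_2^{\min}(r,t)=\rho^*(r,t)$ for all admissible $r\ge R(t)$.

Theorems 1 and 2 say that the conjecture is false for every $t\ge2$. For $t=2$ it fails at every admissible $r$ (these are exactly the odd $r\ge9$), and for $t\ge3$ at all sufficiently large admissible $r$. Theorem 3 gives the true value for large $r$. The failure has very different sizes. For odd $t$ the gap is at least about $1/t$. For $t=2$ it is about $4r^{-3}$, so one has to calculate exactly to see it. In (a) with $t=2$ the formula reads $\frac12(r-4+\sqrt{r^2-8})$.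

From the known result we use only the definition of $\rho^*$. About $\lambda_2^{\min}$ we use only that $\lambda_2^{\min}\le\lambda_2(G)$ for each competing $G$; in Theorem 3 we exhibit a graph attaining the value. Throughout, $O(\cdot)$ has constants depending only on $t$.

## 2. Rayleigh quotients, equitable partitions, and a reading of $M(\alpha,\beta)$

Write $\mathcal A$ for the adjacency matrix of $G$, $1$ for the all-ones vector, $1_X$ for the indicator of $X$. We need four textbook facts.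

**(T1) Courant–Fischer.** If $G$ is connected and $r$-regular, then $r$ is a simple eigenvalue with eigenvector $1$, and $\lambda_2(G)=\max f^T\mathcal Af/f^Tf$ over nonzero $f\perp1$. So if $0\ne f\perp 1$ and $f^T(\mathcal A-\lambda)f\ge0$, then $\lambda_2(G)\ge\lambda$, and the same with strict signs. Since $f^T(r-\mathcal A)f=\sum_{xy\in E}(f_x-f_y)^2$, an equivalent form is that for all $f$ with mean $\bar f$,
$$(r-\lambda_2(G))\sum_x(f_x-\bar f)^2\le\sum_{xy\in E}(f_x-f_y)^2.$$

**(T2) Weyl.** If $X,Y$ are symmetric of order at least $3$ and $Y\succeq0$ has rank at most $2$, then $\lambda_3(X+Y)\le\lambda_1(X)+\lambda_3(Y)=\lambda_1(X)$.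

**(T3) Cauchy interlacing.** If there are no edges between disjoint vertex sets $A$ and $B$, then $\lambda_2(G)\ge\lambda_2(G[A\cup B])\ge\min\{\lambda_1(G[A]),\lambda_1(G[B])\}$, and $\lambda_1$ of a graph is at least its average degree.

**(T4) Quotients** (W. Haemers, *Linear Algebra Appl.* 226–228 (1995)). For a partition of $V$, the quotient matrix has as $(X,Y)$ entry the average number of neighbours in $Y$ of a vertex of $X$. Its eigenvalues interlace those of $\mathcal A$, so its second largest eigenvalue is at most $\lambda_2(G)$. The partition is *equitable* if every vertex of $X$ has exactly that number of neighbours in $Y$. Then the vectors constant on classes form an invariant subspace, on which $\mathcal A$ acts as the quotient matrix, and the vectors summing to zero on each class form the orthogonal invariant complement.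

**Example.** Let $G$ be $K_n$ minus a matching covering a set $A_2$ of $t(t-1)$ vertices, and let $A_1$ be the rest, $|A_1|=n_1$. The partition $A_1,A_2$ is equitable. The Perron vector is constant on both classes, since averaging it over the automorphism group, which is transitive on each class, gives a positive eigenvector. If it is scaled to have sum $1$, then $\lambda y=1-y$ on $A_1$ and $\lambda y=1-2y$ on $A_2$, hence
$$\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}=1. \tag{1}$$
Multiplying out, $\lambda^2-(r-t-2)\lambda-(2r-t^2-t)=0$. The product of its roots is negative for $r>2t^2$, and since $(r-t-2)^2+4(2r-t^2-t)=(r-t+2)^2-4t(t-1)$, the positive root is $\rho_0$. So *$\rho_0$ is the spectral radius of $K_n$ minus $t(t-1)/2$ disjoint edges.* For a tiny instance of the same computation, $K_4$ minus an edge gives $\frac2{\lambda+1}+\frac2{\lambda+2}=1$, that is $\lambda^2-\lambda-4=0$ and $\lambda_1=\frac{1+\sqrt{17}}2$.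

**Where $M$ comes from.** Suppose a graph consists of two sets $A,B$ of size $n$ and an independent set $S=S^+\sqcup S^-$ with $|S^\pm|=t$, no $A$–$B$ edges, and an automorphism exchanging $A\leftrightarrow B$ and $S^+\leftrightarrow S^-$. Let $A=A_1\sqcup A_2$ with $|A_2|=t(t-1)$ and $G[A]$ be $K_n$ minus a perfect matching of $A_2$. Suppose *every* vertex of $A_1$ has $t-k_1$ neighbours in $S^+$ and $k_1$ in $S^-$, every vertex of $A_2$ has $t+1-k_2$ and $k_2$, and each of $A_1,A_2$ spreads its edges evenly over $S^+$ and evenly over $S^-$. Take a vector that changes sign under the automorphism, with values $x_1,x_2$ on $A_1,A_2$ and $z$ on $S^+$. With $\alpha=t-2k_1$ and $\beta=t+1-2k_2$, the eigenvalue equations are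
$$\lambda x_1=(n_1-1)x_1+t(t-1)x_2+\alpha z,\qquad \lambda x_2=n_1x_1+(t(t-1)-2)x_2+\beta z,\qquad t\lambda z=n_1\alpha x_1+t(t-1)\beta x_2.$$
In the third one we summed over $S^+$ and used antisymmetry to turn neighbours in $B$ into negated neighbours in $A$. This is exactly $M(\alpha,\beta)$. So $\rho^*$ optimizes over designs that are *symmetric* between $A$ and $B$ and *uniform* on $A_1$. The counterexamples drop symmetry when $t=2$ and uniformity when $t\ge3$.

The number $\Delta=\frac{n_1}t\alpha+(t-1)\beta$ has a meaning as well. A vertex of $S^+$ has on average $\Delta$ more neighbours in $A$ than in $B$. If $t$ is odd, $\alpha$ is odd, so $|\Delta|$ is of order at least $r/t$: a uniform design cannot be balanced. That is why odd $t$ fails by a constant.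

## 3. The case $t=2$: both missing edges on one side

Let $r\ge9$ be odd and $t=2$, so $n=r-1$. In a symmetric design as in Section 2 we have $|A_2|=2$: each of $G[A]$, $G[B]$ is $K_{r-1}$ with one edge missing, two missing edges in total. The competitor also misses two edges, but both in $A$, while $B$ is complete. One might worry that this makes $\lambda_2$ large, since $K_{r-1}$ has spectral radius $r-2$. But interlacing (T3) involves the *minimum* over the two sides, and indeed $\lambda_2$ will be below $r-2$.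

**Step 1: compute $\rho^*(r,2)$.** Here $\alpha\in\{2,0,-2\}$, $\beta\in\{1,-1\}$ and
$$M=\begin{pmatrix}r-4&2&\alpha\\r-3&0&\beta\\\frac{r-3}2\alpha&\beta&0\end{pmatrix}.$$
The trace is $r-4$. The principal $2\times2$ minors are $-2(r-3)$, $-\frac{(r-3)\alpha^2}2$, $-\beta^2$, and the determinant is $-(r-4)\beta^2+2(r-3)\alpha\beta$. So the characteristic polynomial is
$$\lambda^3-(r-4)\lambda^2-\Bigl[2(r-3)+\tfrac{(r-3)\alpha^2}2+\beta^2\Bigr]\lambda+(r-4)\beta^2-2(r-3)\alpha\beta.$$
For $\alpha=0$ it is $F(\lambda)=\lambda^3-(r-4)\lambda^2-(2r-5)\lambda+(r-4)$. Put $\lambda=r-2-\mu$. Then $\lambda^2-(r-4)\lambda=\lambda(2-\mu)=2r-4-\mu r+\mu^2$, so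
$$F(r-2-\mu)=\lambda\,[\,1-\mu r+\mu^2\,]+r-4. \tag{2}$$
For $\mu\le0$ this is positive. At $\mu=1$ it equals $(r-3)(2-r)+r-4=-(r^2-6r+10)<0$. Hence the largest root of $F$ is $\rho=r-2-\mu$ with $0<\mu<1$.

For $\alpha=\pm2$ the polynomial minus $F$ equals $-2(r-3)(\lambda+\alpha\beta)\le-2(r-3)(\lambda-2)$ for every real $\lambda$, because $\alpha\beta\ge-2$. At $\rho>2$ this is negative, so the polynomial is negative at $\rho$ and its largest root exceeds $\rho$. Hence $\rho^*(r,2)=\rho$.

**Step 2: the graph $G'$.** Let $V=A_1\sqcup A_2\sqcup S\sqcup B$ with sizes $r-5,\,4,\,4,\,r-1$, and $A=A_1\cup A_2$.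

* $G'[A]$ is $K_{r-1}$ minus a perfect matching of $A_2$. $G'[B]$ is $K_{r-1}$. $S$ is independent, and there are no $A$–$B$ edges.
* Between $A_2$ and $S$ we have $K_{4,4}$ minus a perfect matching.
* Half of the $r-5$ vertices of $A_1$ are joined to two fixed vertices of $S$, the other half to the other two. Likewise for the $r-1$ vertices of $B$. (Both numbers are even.)

The degrees are $(r-2)+2$ on $A_1$, $(r-3)+3$ on $A_2$, $(r-2)+2$ on $B$, and $3+\frac{r-5}2+\frac{r-1}2=r$ on $S$. So $G'$ is $r$-regular. Both $G'[A]$ and $G'[B]$ are connected and every vertex of $S$ has neighbours in both, so $G'$ is connected. Deleting $S$ disconnects it, so $\kappa(G')\le4$.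

**Step 3: split the spectrum.** The partition $\{A_1,A_2,S,B\}$ is equitable, so the spectrum splits as in (T4).

*Vectors with zero sum on each class.* Let $H$ be the removed matching (also its adjacency matrix, extended by zero to $A\cup B$) and $N$ the $(A\cup B)\times S$ adjacency matrix. On such vectors the all-ones blocks act as zero, so $\mathcal A$ has the quadratic form of $\begin{pmatrix}-I-H&N\\N^T&0\end{pmatrix}$. A matching has eigenvalues at least $-1$, so $-I-H\preceq0$, and for $x=(q,s)$ the form is at most $2q^TNs\le\|N\|\,|x|^2$. Hence these eigenvalues are at most $\|N\|\le\|N\|_F=\sqrt{4r}$ ($N$ has $4r$ ones). Now $(r-3)^2-4r=(r-1)(r-9)\ge0$, so they are at most $r-3<\rho$.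

*Vectors constant on classes.* One eigenvalue is $r$, which is simple. Any other eigenvector $(a_1,a_2,s,b)$ may be taken orthogonal to $1$: $(r-5)a_1+4a_2+4s+(r-1)b=0$. Substituting $\frac{r-1}2b=-\frac{r-5}2a_1-2a_2-2s$ into $\lambda s=\frac{r-5}2a_1+3a_2+\frac{r-1}2b$ gives $\lambda s=a_2-2s$. So the three remaining eigenvalues are those of
$$\begin{pmatrix}r-6&4&2\\r-5&2&3\\0&1&-2\end{pmatrix},$$
with characteristic polynomial $(\lambda-r+6)(\lambda^2-7)-(r-5)(4\lambda+10)$ (expand along the first column), which is the cubic $g$ of Theorem 3(c).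

**Step 4: compare $g$ with $F$ at $\rho$.** Subtracting, $g-F=2\lambda^2-2(r-4)\lambda-4r+12$. At $\lambda=\rho=r-2-\mu$ we have $2\lambda(\lambda-r+4)=2(2r-4-\mu r+\mu^2)$, so $g(\rho)=4-2(\mu r-\mu^2)$. From $F(\rho)=0$ and (2), $\mu r-\mu^2=1+\frac{r-4}\rho$. Therefore
$$g(\rho)=2-\frac{2(r-4)}\rho=\frac{2(2-\mu)}{\rho}>0. \tag{3}$$
On $[\rho,\infty)$ we have $F\ge0$. The quadratic $g-F$ is increasing for $\lambda\ge\frac{r-4}2$ and positive at $\rho$. So $g>0$ on $[\rho,\infty)$ and all roots of $g$ lie below $\rho$. With Step 3, $\lambda_2(G')<\rho=\rho^*(r,2)$. **This proves Theorem 1.** $\blacksquare$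

**The case $r=9$ by hand.** $F=\lambda^3-5\lambda^2-13\lambda+5$ and $g=\lambda^3-3\lambda^2-23\lambda-19$. At $6.8$ we get $F=-0.168<0$, so $\rho>6.8$. On the other side $g(6.8)=0.312>0$, and $g'=3\lambda^2-6\lambda-23>0$ for $\lambda\ge6.8$, so every root of $g$ is below $6.8$. The number $6.8$ separates the 20-vertex graph $G'$ from the conjectured optimum.

**Step 5: the size of the gap.** Let $\gamma$ be the largest root of $g$. By (T3), $\lambda_2(G')$ is at least the smaller of the average degrees of $G'[A]$ and $G'[B]$, that is at least $r-2-\frac4{r-1}$. This exceeds $r-3$, so $\lambda_2(G')$ is not a zero-sum eigenvalue: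
$$\lambda_2(G')=\gamma\ge r-2-\tfrac4{r-1}\qquad(r\ge9\text{ odd}).$$
Since $\rho>\gamma$, also $0<\mu<\frac4{r-1}$, so (3) gives $g(\rho)=(4+o(1))/r$. On $[\gamma,\rho]$ every $\lambda$ is $r+O(1)$, so $g'=3\lambda^2-2(r-6)\lambda-(4r-13)=r^2+O(r)$. By the mean value theorem
$$\rho^*(r,2)-\gamma=\frac{g(\rho)}{r^2+O(r)}=(4+o(1))r^{-3}.$$

## 4. The graphs $\Gamma_{\rm even}$ and $\Gamma_{\rm odd}$

**Cyclic distribution.** Let each vertex of a set $X$ receive some number $d\le y$ of neighbours in a $y$-set $Y$, where $d$ may vary with the vertex. Arrange $Y$ in a cycle and give the vertices of $X$ consecutive blocks of the required lengths, each block starting where the last one stopped. Blocks of length at most $y$ do not repeat a vertex. If the total number of edges is divisible by $y$, all vertices of $Y$ get the same degree.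

In both graphs $|A|=n$, $A=A_1\sqcup A_2$, $|A_2|=t(t-1)$, and $G[A]$ is $K_n$ minus a perfect matching of $A_2$. The set $S$ is independent with $|S|=2t$. Each vertex of $A_1$ gets $t$ neighbours in $S$, each vertex of $A_2$ gets $t+1$. The degrees on $A$ are $(n-1)+t=r$ and $(n-2)+(t+1)=r$, and
$$e(A,S)=tn_1+t(t-1)(t+1)=t(n_1+t^2-1)=tr.$$

**$\Gamma_{\rm even}$, for $r$ even.** Distribute the $A$–$S$ edges cyclically over $S$. The total $tr$ is divisible by $2t$, so each $i\in S$ has $r/2$ neighbours in $A$. Let $B$ be a copy of $A$ with the same neighbourhoods in $S$. Then the graph is $r$-regular.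

For $r$ odd a perfect split is impossible: each $i\in S$ has an odd number of neighbours in $A\cup B$. The best one can hope for is a difference of $\pm1$ at each $i$, and this is arranged by *mixing types* inside $A_1$.

**$\Gamma_{\rm odd}$, for $r$ odd, $t\mid(r+1)$, $r\ge t^3$.** Let $S=S^+\sqcup S^-$ with $|S^\pm|=t$. A vertex with $d^\pm$ neighbours in $S^\pm$ has *type* $(d^+,d^-)$; put $p=d^+-d^-$. All of $A_2$ has type $(t,1)$.

* For $t$ even: $k=t^2(t-2)/2$ vertices of $A_1$ have type $(\frac t2-1,\frac t2+1)$, the other $n_1-k$ have type $(\frac t2,\frac t2)$.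
* For $t$ odd: $\frac{n_1-t^2(t-2)}2$ vertices of $A_1$ have type $(\frac{t+1}2,\frac{t-1}2)$, and $\frac{n_1+t^2(t-2)}2$ have type $(\frac{t-1}2,\frac{t+1}2)$.

Distribute each class cyclically over $S^+$ and over $S^-$. Three things need checking.

*The class sizes are nonnegative integers.* For $t$ odd and $r$ odd, both $n_1=r+1-t^2$ and $t^2(t-2)$ are odd, so the halves are integers. Nonnegativity follows from $r+1\ge t^3-t^2$ for $t$ odd and from $r+1\ge t^3/2$ for $t$ even.

*Each class gives every vertex of $S^\pm$ the same number $|X|d^\pm/t$ of edges.* For $A_2$ these are $t(t-1)$ and $t-1$. For $t$ even, the first class of $A_1$ gives $t(t-2)^2/4$ and $t(t-2)(t+2)/4$, integers since $t$ is even. The second gives $(n_1-k)/2$, where $n_1$ is even ($r$ odd, $t$ even) and $k=\frac{t^2}2(t-2)$ is even. For $t$ odd, $t\mid(r+1)$ gives $t\mid n_1$, and as $t$ is odd it divides both class sizes.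

*The imbalance is $\pm1$.* In both cases $\sum_{A_1}p=-t^2(t-2)$. Hence
$$\sum_Ap=t(t-1)^2-t^2(t-2)=t .$$
So $A$ sends $\frac{tr+t}2$ edges to $S^+$ and $\frac{tr-t}2$ to $S^-$: each vertex of $S^\pm$ has exactly $\frac{r\pm1}2$ neighbours in $A$.

Let $\varphi$ be an involution of $S$ exchanging $S^+$ and $S^-$, and let $B=\{v':v\in A\}$ be a copy of $A$ with $v'\sim\varphi(i)$ iff $v\sim i$. Then each $i\in S$ has degree $\frac{r+1}2+\frac{r-1}2=r$. The map $v\leftrightarrow v'$, $i\leftrightarrow\varphi(i)$ is an automorphism, the *swap*.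

Both graphs are $r$-regular. They are connected, since $A$ and $B$ are connected and each $i\in S$ meets both. Moreover $S$ is a cut, so $\kappa\le2t$. For $t=2$ we have $k=0$: $A_1$ has type $(1,1)$, $A_2$ has two vertices of type $(2,1)$, and each side misses exactly one edge.

## 5. The second eigenvalues of $\Gamma_{\rm even}$ and $\Gamma_{\rm odd}$

**Lemma 4.** Fix $t$ and let $r$ be large. (i) If $r$ is even, $\lambda_2(\Gamma_{\rm even})=\rho_0$. (ii) If $r$ is odd and $t\mid(r+1)$, then $\lambda_2(\Gamma_{\rm odd})$ is the largest real root $\lambda^{(0)}$ of $\psi(\lambda)=1$. (iii) In both cases $r-t-\frac{t(t-1)}n\le\lambda_2<r-t$.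

**Step 1: reduce to antisymmetric vectors.** Write $\mathcal A=Q+1_A1_A^T+1_B1_B^T$ with $Q=\begin{pmatrix}-I-H&N\\N^T&0\end{pmatrix}$, where $H$ is the graph of missing edges inside $A$ and inside $B$, a matching, and $N$ is the $(A\cup B)\times S$ adjacency matrix. As in Section 3, $\lambda_1(Q)\le\|N\|\le\|N\|_F=\sqrt{2tr}$. By (T2), at most two eigenvalues of $\mathcal A$ exceed $\sqrt{2tr}$, and one of them is $r$.

For $\Gamma_{\rm odd}$, take as classes $A_2$, the type classes of $A_1$, their mirror images in $B$, and $S^+,S^-$. This partition is equitable and the swap permutes the classes. Let $W$ be the space of vectors constant on classes that change sign under the swap. For $\Gamma_{\rm even}$, let $W$ be the vectors that vanish on $S$, are constant on $A_1$ and on $A_2$, and take the negated values on $B_1,B_2$ (the copies of $A_1,A_2$). It is invariant because each $i\in S$ has the same neighbours in $A$ as in its copy $B$, so the sum at $i$ cancels. In both cases $W$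 is invariant and orthogonal to $1$, and it contains $u=1_A-1_B$. The Rayleigh quotient of $u$ is the average degree inside $A$ and inside $B$,
$$r-\frac{tr}n=r-t-\frac{t(t-1)}n\qquad(\text{since } r=n+t-1),$$
which exceeds $\sqrt{2tr}$. So the largest eigenvalue on $W$ exceeds $\sqrt{2tr}$ and has an eigenvector orthogonal to $1$. It must be the second of the at most two large eigenvalues. Thus $\lambda_2$ is the largest eigenvalue on $W$, and the lower bound in (iii) holds.

Let $y\in W$ be an eigenvector for $\lambda=\lambda_2$. Then $\sigma=\sum_Ay=-\sum_By$ is nonzero, since otherwise $Qy=\mathcal Ay=\lambda y$ with $\lambda>\lambda_1(Q)$. Scale $y$ so that $\sigma=1$.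

**Step 2: $\Gamma_{\rm even}$.** On $A_1$: $(\lambda+1)y=1$. On $A_2$, where $H$ pairs vertices with equal values: $(\lambda+2)y=1$. Summing over $A$ gives (1), whose only positive root is $\rho_0$. Clearly $\rho_0<\frac12(r-t-2+r-t+2)=r-t$.

**Step 3: $\Gamma_{\rm odd}$, the equation.** Let $y=\pm\zeta$ on $S^\pm$. The eigenvalue equation on $A\cup B$ gives
$$y=\frac{u+\zeta p}{\lambda+1}\ \text{ on }A_1\cup B_1,\qquad y=\frac{u+\zeta p}{\lambda+2}\ \text{ on }A_2\cup B_2, \tag{4}$$
with $B_1,B_2$ the copies of $A_1,A_2$. Summing the equations over $S^+$ gives $t\lambda\zeta=\sum_{A\cup B}d^+(v)y_v$. The swap turns the $B$ part into $-\sum_Ad^-(v)y_v$, so $t\lambda\zeta=\sum_Ap(v)y_v$. Now $\sum_{A_1}p=-t^2(t-2)$, $\sum_{A_1}p^2=Q_1$ (it is $4k=2t^2(t-2)$ for $t$ even and $n_1$ for $t$ odd), and $p=t-1$ on $A_2$. So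
$$t\lambda\zeta=\frac{-t^2(t-2)+\zeta Q_1}{\lambda+1}+\frac{t(t-1)^2+\zeta\,t(t-1)^3}{\lambda+2},\qquad\text{i.e.}\qquad\zeta(\lambda-c)=b. \tag{5}$$
The normalization $\sum_Ay=1$ reads
$$\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}+t\zeta b=1. \tag{6}$$

**Step 4: sizes of $b$ and $c$.** Since $(t-1)^2-t(t-2)=1$,
$$b=\frac{\lambda+1-t(t-2)}{(\lambda+1)(\lambda+2)}.$$
For $\lambda\ge r/2$ and $r$ large, $c=O(1)$, so
$$0<b\le\frac1{\lambda+2},\qquad\lambda-c\ge\frac\lambda2. \tag{7}$$
So we may solve (5) for $\zeta$, and (6) becomes $\psi(\lambda)=1$. Conversely, a root $\lambda>r/2$ of $\psi=1$ gives $\zeta=b/(\lambda-c)$, and then (4) defines an eigenvector in $W$. Since $\lambda_2>r/2$ is itself a root, and every larger root would be an eigenvalue on $W$, $\lambda_2=\lambda^{(0)}$ is the largest root.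

**Step 5: the upper bound.** For $\lambda\ge r-t$, so that $\lambda+1\ge n$,
$$\psi(\lambda)\le\frac n{\lambda+1}-\frac{t(t-1)}{(\lambda+1)(\lambda+2)}+\frac{2t}{\lambda(\lambda+2)^2}<1,$$
because the middle term is of order $\lambda^{-2}$ and the last of order $\lambda^{-3}$. So $\lambda^{(0)}<r-t$. $\square$

**The case $t=2$.** Here $p=0$ on $A_1$ and $p=1$ on $A_2$, so the design is uniform, and by Section 2 the problem on $W$ is that of $M(0,1)$. By Section 3, $\lambda^{(0)}=\rho^*(r,2)$. So $\Gamma_{\rm odd}$ ties with $\rho^*$ when $t=2$. For $t\ge3$ it beats it, as we show now.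

## 6. Proof of Theorem 2: uniform designs lose for $t\ge3$

**Step 1: a lower bound for $\lambda_{\max}(M)$.** With weights $w=(n_1,\,t(t-1),\,t)$ the matrix $\mathrm{diag}(w)M(\alpha,\beta)$ is symmetric: the three off-diagonal pairs equal $n_1t(t-1)$, $n_1\alpha$ and $t(t-1)\beta$. So $\mathrm{diag}(w)^{1/2}M\,\mathrm{diag}(w)^{-1/2}$ is symmetric, and $\lambda_{\max}(M)\ge x^T\mathrm{diag}(w)Mx/x^T\mathrm{diag}(w)x$ for all $x\neq0$. For $x=(1,1,z)$ we have $Mx=(r-t+\alpha z,\ r-t-1+\beta z,\ \Delta)$ with $\Delta=\frac{n_1}t\alpha+(t-1)\beta$. Take $z=\Delta/r$. Since $n_1\alpha+t(t-1)\beta=t\Delta$,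
$$\lambda_{\max}(M)\ge\frac{n(r-t)-t(t-1)+2tz\Delta}{n+tz^2}\ge r-t+\frac{t\Delta^2/r-t(t-1)}{n+t\Delta^2/r^2}. \tag{8}$$
The second inequality uses $2t\Delta^2/r-(r-t)t\Delta^2/r^2\ge t\Delta^2/r$. As a function of $X=\Delta^2$ the last fraction has a derivative with the sign of
$$\tfrac tr\bigl(n+\tfrac{tX}{r^2}\bigr)-\tfrac t{r^2}\bigl(\tfrac{tX}r-t(t-1)\bigr)=\tfrac{tn}r+\tfrac{t^2(t-1)}{r^2}>0,$$
so it increases.

**Step 2: pairs with $\alpha\ne0$.** Then $|\alpha|\ge1$, and $|\beta|\le t-1$, so $|\Delta|\ge\Delta_0:=\frac{n_1}t-(t-1)^2$. Since $t\Delta_0^2/r=\frac rt-O(1)$ and $t\Delta_0^2/r^2=O(1)$, (8) gives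
$$\lambda_{\max}(M)\ge r-t+\tfrac1t-O(1/r).$$

**Step 3: $t$ odd.** All $\alpha=t-2k_1$ are odd, hence nonzero, so $\rho^*\ge r-t+\frac1t-O(1/r)$. On the other hand, by Lemma 4, $\lambda_2^{\min}<r-t$, using $\Gamma_{\rm even}$ if $r$ is even and $\Gamma_{\rm odd}$ if $r$ is odd. This is Theorem 2 for odd $t$.

**Step 4: $t\ge4$ even.** Then $t\mid(r+1)$ forces $r$ odd. Pairs with $\alpha\ne0$ give $\lambda_{\max}(M)>r-t>\lambda^{(0)}$ by Step 2. Let $\alpha=0$. Now $\beta=t+1-2k_2$ is odd, so $\beta^2\ge1$. Normalize an eigenvector $(x_1,x_2,z)$ by $n_1x_1+t(t-1)x_2=1$. The equations become $(\lambda+1)x_1=1$, $(\lambda+2)x_2=1+\beta z$, $\lambda z=(t-1)\beta x_2$. Eliminating as in Section 5, every root $\lambda>\max(c_\beta,0)$ of $\psi_\beta=1$ is an eigenvalue of $M(0,\beta)$, where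
$$\psi_\beta=\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}+\frac{t\,b_\beta^2}{\lambda-c_\beta},\qquad b_\beta=\frac{(t-1)\beta}{\lambda+2},\qquad c_\beta=\frac{(t-1)\beta^2}{\lambda+2}.$$
At $\lambda=\lambda^{(0)}$, using $(t-1)^2\ge9>2$ and then (7),
$$\frac{tb_\beta^2}{\lambda-c_\beta}\ge\frac{t(t-1)^2}{\lambda(\lambda+2)^2}>\frac{2t}{\lambda(\lambda+2)^2}\ge\frac{tb^2}{\lambda-c}.$$
Hence $\psi_\beta(\lambda^{(0)})>\psi(\lambda^{(0)})=1$. On $[\lambda^{(0)},\infty)$ the function $\psi_\beta$ is continuous ($\lambda>c_\beta$ there for $r$ large) and tends to $0$, so it takes the value $1$ at some point $>\lambda^{(0)}$. Therefore $\rho^*>\lambda^{(0)}\ge\lambda_2^{\min}$. $\blacksquare$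

## 7. Interlacing is sharp for $r$ even and too weak for $r$ odd

For the lower bounds in Theorem 3 the first thing to try is (T3): once we know that an extremal graph consists of two near-cliques $A,B$ of size $n$ around a cut $S$, bound $\lambda_2(G)$ below by $\min\{\lambda_1(G[A]),\lambda_1(G[B])\}$. If each side is $K_n$ minus $t(t-1)/2$ disjoint edges, this gives $\rho_0$, which is the truth for $\Gamma_{\rm even}$.

For $r$ odd it stops working. Each side of $\Gamma_{\rm odd}$ is again $K_n$ minus $t(t-1)/2$ disjoint edges, so interlacing returns $\rho_0$. But $\psi(\rho_0)=1+\frac{tb^2}{\lambda-c}\big|_{\lambda=\rho_0}>1$ by (1) and (7), and $\psi\to0$, so $\lambda^{(0)}>\rho_0$ strictly. For unequal sides it is worse. For $G'$ of Section 3 the sparser side is $K_{r-1}$ minus *two* edges, whose spectral radius is below that of $K_{r-1}$ minus one edge, so we do not even get $\rho_0$. What interlacing ignores is the vector on $S$: for $r$ odd each $i\in S$ must prefer one side,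 and this costs something.

The way past this is a test vector adapted to $G$, with entries on $S$, expanded to high enough order to compare $G$ with $\Gamma$. The expansion proceeds by orders: order $1/r$ fixes the imbalances at $S$ and shows that missing edges form a matching; order $1/r^2$ decides how the matching meets $S$; and for the remaining ties an exact argument is used.

## 8. Structured graphs and a second-order comparison with $\Gamma$

Fix $t$, let $r$ be large, and let $\Gamma=\Gamma_{\rm even}$ or $\Gamma_{\rm odd}$ according to the parity of $r$ (with $t\mid(r+1)$ in the odd case). Put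
$$\lambda^*=\lambda_2(\Gamma),\qquad\theta=r-t-\lambda^*,\qquad\epsilon=\frac1{\lambda^*+1},\qquad\text{so}\qquad\frac1\epsilon=n-\theta,\quad n\epsilon=1+\theta\epsilon .$$
By Lemma 4(iii), $0<\theta\le t(t-1)/n$.

**Definition.** An $r$-regular graph $G$ with $V=A\sqcup B\sqcup S$ is *structured* if $|A|=|B|=n$, $|S|=2t$, $S$ is independent and there are no $A$–$B$ edges.

For a structured graph let $N$ be the $(A\cup B)\times S$ adjacency matrix and $H$ the graph of *non*-edges inside $A$ and inside $B$ (also its adjacency matrix). Put $u=1_A-1_B$ and $w=1_A+1_B$. For $i\in S$ let $\delta_i=d_A(i)-d_B(i)$, the difference of its numbers of neighbours in $A$ and $B$, so $\delta=N^Tu$. Let $p=N\delta$, i.e. $p(v)=\sum_{i\sim v}\delta_i$, and define $m$ by $e(A,S)=tr+m$. Counting gives the following.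

* $d_A(i)+d_B(i)=r$, so $\delta_i\equiv r\pmod 2$. Since $e(A,S)+e(B,S)=2tr$, we have $\sum_i\delta_i=2m$.
* A vertex $v\in A\cup B$ has $r-(n-1-d_H(v))=t+d_H(v)$ neighbours in $S$.
* $\sum_Ad_H=tr+m-tn=t(t-1)+m$ and $\sum_Bd_H=t(t-1)-m$. So $H$ has $t(t-1)$ edges. As $\sum_Ad_H$ and $t(t-1)$ are even, $m$ is even.

**Examples.** $\Gamma_{\rm even}$ has $\delta=0$ and $m=0$. $\Gamma_{\rm odd}$ has $\delta_i=\pm1$ on $S^\pm$ and $m=0$, and $p=d^+-d^-$ as before. $G'$ of Section 3 has $\delta_i=3+\frac{r-5}2-\frac{r-1}2=1$ for all four $i$, $m=2$, and $p=2,3,2$ on $A_1,A_2,B$.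

Put $T=H-\frac1{\lambda^*}NN^T$ and $a_k=u^TT^ku$. (Even for other graphs $G$, the number $\lambda^*$ is that of $\Gamma$.) Since $\|NN^T\|\le\|N\|_F^2=2tr$, $\lambda^*\ge r/2$ and $\|H\|\le\|H\|_F=\sqrt{2t(t-1)}$, we have $\|T\|=O(1)$.

**Formulas for $a_1,a_2,a_3$.** Suppose $\sum\delta_i^2=O(1)$. Then $|p(v)|\le\sum|\delta_i|=O(1)$ for all $v$. As $H$ has no edges between $A$ and $B$, $(Hu)(v)=d_H(v)u(v)$, and $Tu=Hu-\frac1{\lambda^*}p$. In particular $\|Tu\|=O(1)$, since $\|Hu\|=O(1)$ and $\|p/\lambda^*\|=O(r^{-1/2})$. Hence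
$$\begin{aligned}a_1&=2t(t-1)-\frac{\sum\delta_i^2}{\lambda^*},\\ a_2&=\|Tu\|^2=\sum_vd_H^2-\frac2{\lambda^*}\sum_vd_H\,u\,p+\frac1{\lambda^{*2}}\sum_vp^2,\\ a_3&=(Hu)^TH(Hu)+O(r^{-1/2}).\end{aligned} \tag{9}$$
For $a_3=(Tu)^TT(Tu)$, replacing both $Tu$ by $Hu$ costs $O(r^{-1/2})$. Moreover $(Hu)^TT(Hu)=(Hu)^TH(Hu)-\frac1{\lambda^*}\|N^THu\|^2$ with $\|N^THu\|=O(1)$, because $Hu$ has boundedly many nonzero entries, each $O(1)$, at vertices with $O(1)$ neighbours in $S$.

**Lemma 5.** With $a_k^*$ the values of $a_k$ for $\Gamma$,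
$$\frac{2\theta}\epsilon=a_1^*-\epsilon a_2^*+\epsilon^2a_3^*+O(r^{-3}). \tag{10}$$
In particular $\theta=\frac{t(t-1)}r+O(r^{-2})$.

*Proof.* The purpose is to turn the eigenvalue equation of $\Gamma$ into a scalar equation. Let $y$ be the eigenvector of Section 5, with $\sum_Ay=1=-\sum_By$, and $y'=y|_{A\cup B}$. On $S$ the equation gives $y_S=N^Ty'/\lambda^*$. On $A\cup B$ it gives $\lambda^*y'=u-y'-Hy'+Ny_S$, i.e. $(\lambda^*+1+T)y'=u$. Also $u^Ty'=2$. As $\|T\|=O(1)$, the operator is invertible for $r$ large, and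
$$2=u^T(\lambda^*+1+T)^{-1}u=\sum_{k\ge0}(-1)^k\epsilon^{k+1}a_k^*=2n\epsilon-\epsilon^2a_1^*+\epsilon^3a_2^*-\epsilon^4a_3^*+O(\epsilon^5),$$
the tail being controlled by $|a_k^*|\le\|Tu\|^2\|T\|^{k-2}$. Insert $n\epsilon=1+\theta\epsilon$ and divide by $\epsilon^2$. Finally $a_1^*=2t(t-1)+O(1/r)$ and $a_2^*,a_3^*=O(1)$ give $\theta=\epsilon\,t(t-1)+O(r^{-2})$, and $\epsilon=\frac1r+O(r^{-2})$. $\square$

**Lemma 6.** Let $K_0$ be a constant depending only on $t$. There is $C=C(t,K_0)$ such that for $r$ large: if $G$ is connected and structured with $|m|,\sum\delta_i^2\le K_0$, and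
$$(a_1^*-a_1)+\epsilon(a_2-a_2^*)-\epsilon^2(a_3-a_3^*)>Cr^{-3}, \tag{11}$$
then $\lambda_2(G)>\lambda^*$.

*Proof.* We test with the first-order approximation to the vector $y'$ of Lemma 5. Write $\lambda=\lambda^*$, $q=u-\epsilon Tu$, and $f=(q,\,N^Tq/\lambda)$. Since $\mathcal A$ acts on $A\cup B$ as $1_A1_A^T+1_B1_B^T-I-H$,
$$f^T(\mathcal A-\lambda)f=(1_A^Tq)^2+(1_B^Tq)^2-q^T(\lambda+1+T)q\ \ge\ \tfrac12(u^Tq)^2-q^T(\lambda+1+T)q,$$
where the terms with $N$ combined to $(2-1)\frac1\lambda q^TNN^Tq$. Now $u^Tq=2n-\epsilon a_1$. From $(1-\epsilon T)^2(1+\epsilon T)=1-\epsilon T-\epsilon^2T^2+\epsilon^3T^3$ we get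
$$q^T(\lambda+1+T)q=\tfrac1\epsilon(2n-\epsilon a_1-\epsilon^2a_2+\epsilon^3a_3).$$
Put $\nu=\theta-\frac{\epsilon a_1}2$. Since $n=\frac1\epsilon+\theta$, $2n-\epsilon a_1=\frac2\epsilon+2\nu$. The lower bound becomes
$$\frac2{\epsilon^2}+\frac{4\nu}\epsilon+2\nu^2-\frac2{\epsilon^2}-\frac{2\nu}\epsilon+\epsilon a_2-\epsilon^2a_3=\frac{2\theta}\epsilon-a_1+\epsilon a_2-\epsilon^2a_3+2\nu^2,$$
and by (10) this is at least the left side of (11) minus $O(r^{-3})$.

It remains to project away from $1$. First,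
$$w^Tq=-\epsilon\,w^TTu=-\epsilon\Bigl(\sum_Ad_H-\sum_Bd_H-\frac1\lambda(N^Tw)^T\delta\Bigr)=-\epsilon\Bigl(2m-\frac{2mr}\lambda\Bigr)=O(r^{-2}),$$
because $N^Tw=r\,1_S$ and $r-\lambda=O(1)$. Second, $1_S^TN^Tq=\sum_v(t+d_H(v))q_v=t\,w^Tq+\sum_vd_Hq_v=O(1)$, since $|q_v|\le1+\epsilon\|Tu\|=O(1)$ and $\sum d_H=2t(t-1)$. So $1^Tf=O(1/r)$. Let $f'$ be the projection of $f$ onto $1^\perp$. As $\mathcal A1=r1$,
$$f'^T(\mathcal A-\lambda)f'=f^T(\mathcal A-\lambda)f-(r-\lambda)\frac{(1^Tf)^2}{|V|}=f^T(\mathcal A-\lambda)f-O(r^{-3}),$$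
using $|V|=2n+2t=2(r+1)$. If $C$ is large enough, (11) makes this positive, and (T1) gives $\lambda_2(G)>\lambda$. $\square$

## 9. Graphs with $\lambda_2\le\lambda^*$ are structured

**Lemma 7.** For $r$ large: if $G$ is connected, $r$-regular, $\kappa(G)\le2t$ and $\lambda_2(G)\le\lambda^*$, then $G$ is structured with $m,\sum\delta_i^2=O(1)$.

*Proof.* Let $D=r-\lambda_2(G)$. By Lemma 5, with a constant $K=K(t)$,
$$D\ge r-\lambda^*=t+\theta\ge t+\frac{t(t-1)}r-\frac K{r^2},\qquad\text{in particular } D\ge t .$$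

**Step 1: an energy inequality for the cut.** $G$ is not complete, since $\kappa(K_{r+1})=r>2t$. So there are a cut $S$ with $|S|\le2t$ and a partition $V\setminus S=A\sqcup B$ into nonempty sets with no $A$–$B$ edges. Put $a=|A|$, $b=|B|$, $e_A=e(A,S)$, $e_B=e(B,S)$, both positive by connectedness. Let $e=e_A+e_B=|S|r-2e(S)\le2tr$, $m'=\frac{e_A-e_B}2$ and $h=\frac{2ab}{a+b}$. Apply the energy form of (T1) to $f=1$ on $A$, $0$ on $B$, $\frac{e_A}e$ on $S$. The energy is $e_A\frac{e_B^2}{e^2}+e_B\frac{e_A^2}{e^2}=\frac{e_Ae_B}e$. Restricting the variance to $A\cup B$ and minimizing over the centre, $\sum(f-\bar f)^2\ge\frac{ab}{a+b}=\frac h2$. Since $e_Ae_B=\frac{e^2}4-m'^2$,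
$$Dh\le\frac e2-\frac{2m'^2}e\le tr-\frac{m'^2}{tr}; \tag{12}$$
the middle expression increases with $e$, and $e\le2tr$.

**Step 2: both sides have at least $n$ vertices.** A vertex of $A$ has at most $a-1+2t$ neighbours, so $a\ge r+1-2t=n-t$; likewise for $b$. Suppose $a=n-k$ with $1\le k\le t$. Each vertex of $A$ has at least $r-a+1=t+k$ neighbours in $S$, so
$$m'=e_A-\tfrac e2\ge(n-k)(t+k)-tr=kr-(t+k)(t+k-1)\ge\tfrac r2$$
for $r$ large. Then (12) gives $Dh\le tr-\frac r{4t}$. But $h\ge\min(a,b)\ge r+1-2t$ and $D\ge t$ give $Dh\ge tr-O(1)$, a contradiction for $r$ large. So $a\ge n$, and by symmetry $b\ge n$.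

**Step 3: both sides have exactly $n$ vertices.** Multiplying out,
$$Dn\ge\Bigl(t+\frac{t(t-1)}r-\frac K{r^2}\Bigr)(r+1-t)\ge tr-\frac{K'}r,\qquad K'=t(t-1)^2+K. \tag{13}$$
The constant terms $-t(t-1)$ and $+t(t-1)$ cancel; this is why the precise value of $\theta$ was needed. If $a>n$ or $b>n$, then $h\ge\frac{2n(n+1)}{2n+1}=n+\frac n{2n+1}\ge n+\frac13$ and $Dh\ge tr-\frac{K'}r+\frac D3>tr$, contradicting (12). So $a=b=h=n$.

**Step 4: $S$ is independent of size $2t$, and $m$ is bounded.** By (12) and (13), $tr-\frac{K'}r\le\frac e2-\frac{2m'^2}e$. So the integer $e\le2tr$ satisfies $e\ge2tr-\frac{2K'}r$, which forces $e=2tr$ once $r>2K'$. As $e=|S|r-2e(S)$ with $|S|\le2t$, we get $|S|=2t$ and $e(S)=0$. Thus $G$ is structured with $m=m'$, and $\frac{m^2}{tr}\le\frac{K'}r$ gives $m^2\le tK'$.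

**Step 5: $\sum\delta_i^2$ is bounded.** Take $f=u$ on $A\cup B$ and $f_i=\delta_i/r$ on $S$. The energy is
$$\sum_{i}\bigl(d_A(i)(1-f_i)^2+d_B(i)(1+f_i)^2\bigr)=\sum_i(r-2\delta_if_i+rf_i^2)=2tr-\frac1r\sum\delta_i^2,$$
and $\sum(f-\bar f)^2\ge2n$. So $\sum\delta_i^2\le r(2tr-2nD)\le2K'$ by (13). $\square$

## 10. Order $1/r$: balanced imbalances, a matching of non-edges, and $r$ even

From here on $G$ is connected, $r$-regular, $\kappa(G)\le2t$ and $\lambda_2(G)\le\lambda^*$, with $r$ large. By Lemma 7, $G$ is structured with bounded $m$ and $\sum\delta_i^2$, so Lemma 6 applies: *the inequality (11) must fail for $G$.* Put $\tau=0$ for $r$ even and $\tau=2t$ for $r$ odd.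

**Lemma 8.** $\sum\delta_i^2=\tau$, and $H$ is a matching.

*Proof.* By parity each $\delta_i$ is odd when $r$ is odd, so $\sum\delta_i^2\ge\tau$ always, with equality for $\Gamma$. We read off (11) to leading order. By (9), $a_1^*-a_1=\frac{\sum\delta_i^2-\tau}{\lambda^*}$. Next, $\sum d_Hup=O(1)$ and $\sum p^2=O(r)$, so $a_2=\sum d_H^2+O(1/r)$. For $\Gamma$, whose $H$ is a matching with $t(t-1)$ edges, $a_2^*=2t(t-1)+O(1/r)$. Since $\sum d_H=2t(t-1)$ for $G$ as well and $a_3,a_3^*=O(1)$, the left side of (11) is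
$$\frac{\sum\delta_i^2-\tau}{\lambda^*}+\epsilon\sum_vd_H(v)(d_H(v)-1)+O(r^{-2}).$$
Both displayed terms are nonnegative. If $\sum\delta_i^2>\tau$, the first is at least $\frac1{\lambda^*}$; if some $d_H(v)\ge2$, the second is at least $2\epsilon$. Either way the left side is at least $\frac1{2r}>Cr^{-3}$ for $r$ large, contradicting $\lambda_2(G)\le\lambda^*$. $\square$

**Proof of Theorem 3(a).** Let $r$ be even. If $\lambda_2(G)>\lambda^*=\rho_0$ there is nothing to show. Otherwise Lemma 8 gives $\delta=0$, so $m=\frac12\sum\delta_i=0$. Each of $G[A]$, $G[B]$ is $K_n$ minus a matching with $t(t-1)/2$ edges, of spectral radius $\rho_0$ by Section 2. By (T3), $\lambda_2(G)\ge\rho_0$. The value is attained by $\Gamma_{\rm even}$ (Lemma 4). No divisibility was used. $\blacksquare$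

## 11. Order $1/r^2$: the functional $\Phi$ and the position of the matching

Let now $r$ be odd and $t\mid(r+1)$. By Lemma 8 all $\delta_i=\pm1$. Exchanging $A$ and $B$ if necessary, $m\ge0$. Since $\sum\delta_i=2m$ over $2t$ vertices, exactly $t+m$ of the $\delta_i$ are $+1$ and $t-m$ are $-1$; $m$ is even and $0\le m\le t$. Let $A_2,B_2$ be the vertices with $d_H=1$ in $A,B$, let $V_2=A_2\cup B_2$ and $V_1=(A\cup B)\setminus V_2$. Then
$$|A_2|=t(t-1)+m,\qquad|B_2|=t(t-1)-m.$$
Vertices of $V_1$ have $t$ neighbours in $S$, those of $V_2$ have $t+1$.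

**Step 1: reduce (11) to one functional.** We have $a_1=a_1^*$ and $\sum d_H^2=2t(t-1)$ for $G$ as for $\Gamma$. As $Hu=u$ on $V_2$ and $0$ elsewhere, and $H$ pairs vertices of the same side, $(Hu)^TH(Hu)=|V_2|=2t(t-1)$, again as for $\Gamma$; so $a_3-a_3^*=O(r^{-1/2})$. By (9) the left side of (11) is
$$\frac\epsilon{\lambda^*}\bigl(\Phi(G)-\Phi(\Gamma)\bigr)+O(r^{-5/2}),\qquad\Phi=-2\sum_{v\in V_2}u(v)p(v)+\frac1{\lambda^*}\sum_vp(v)^2. \tag{14}$$
If $\Phi(G)\ge\Phi(\Gamma)+1$, this exceeds $Cr^{-3}$ for $r$ large. Hence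
$$\Phi(G)<\Phi(\Gamma)+1. \tag{15}$$

**Step 2: the value for $\Gamma$.** In $\Gamma_{\rm odd}$, $up=t-1$ on all $2t(t-1)$ vertices of $V_2$. Put $\omega=1$ if $t$ is odd and $\omega=0$ if $t$ is even. Then $\sum p^2$ is $O(1)$ for $t$ even and $2n_1+O(1)$ for $t$ odd, so
$$\Phi(\Gamma)=-4t(t-1)^2+2\omega+O(1/r).$$

**Step 3: a lower bound for $\sum p^2$.** Since $d_A(i)=\frac{r+\delta_i}2$ and $d_B(i)=\frac{r-\delta_i}2$,
$$\sum_Ap=\sum_i\delta_id_A(i)=rm+t,\qquad\sum_Bp=rm-t. \tag{16}$$
By Cauchy–Schwarz $\sum p^2\ge\frac{(2rm)^2}{2n}\ge2m^2r$. If $t$ is odd, $p$ is odd on $V_1$ (a sum of $t$ signs) and $m$ is even, so $(p-m)^2\ge1$ on $V_1$ and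
$$\sum p^2=\sum(p-m)^2+4m^2r-2nm^2\ge2n-2t(t-1)+2m^2r.$$
Since $\lambda^*<n\le r$, in all cases $\frac1{\lambda^*}\sum p^2\ge2m^2+2\omega-O(1/r)$.

**Step 4: $m=0$ if $t\ge3$.** Let $m\ge2$. On $A_2$, $up=p\le t+1$. A vertex of $B_2$ has $t+1$ neighbours in $S$, at most $t-m$ of them with $\delta=-1$, so $up=-p\le2(t-m)-(t+1)=t-1-2m$. Hence
$$\sum_{V_2}up\le(t(t-1)+m)(t+1)+(t(t-1)-m)(t-1-2m)=2t(t-1)(t-m)+2m+2m^2.$$
With Steps 2 and 3,
$$\Phi(G)-\Phi(\Gamma)\ge\eta(m)-O(1/r),\qquad\eta(m)=4t(t-1)(m-1)-4m-2m^2.$$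
$\eta$ is concave in $m$. For $t\ge3$, $\eta(2)=4t(t-1)-16\ge8$, and $\eta(t)=2t\,(2(t-1)^2-t-2)\ge18$, because the bracket increases in $t\ge 3$ and is $3$ at $t=3$. So $\eta\ge8$ on $[2,t]$, contradicting (15). Hence $m=0$ when $t\ge3$.

**For $t=2$** the same formula gives $\eta(2)=-8$, and this is really attained. For $G'$, $\sum_{V_2}up=4\cdot3=12$ and $\sum p^2=4(r-5)+36+4(r-1)=8r+12$, so $\Phi(G')=-24+8+O(1/r)=-16+O(1/r)$, while $\Phi(\Gamma)=-8+O(1/r)$. The unbalanced placement of the two missing edges is the one case where $m=2$ wins.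

**Step 5: if $m=0$, then $p=(t-1)u$ on $V_2$ (any $t\ge2$).** A vertex of $V_2$ has $t+1$ neighbours in $S$, at most $t$ of each sign. So $up\le t-1$ and $up\equiv t-1\pmod2$. If $up<t-1$ somewhere on $V_2$, then $up\le t-3$ there and $\sum_{V_2}up\le2t(t-1)^2-2$. Step 3 then gives $\Phi(G)-\Phi(\Gamma)\ge4-O(1/r)$, contradicting (15).

## 12. Exact comparison for $m=0$ by transplanting the eigenvector

The expansion cannot decide what is left. Graphs with $m=0$ and $p=(t-1)u$ on $V_2$ can differ from $\Gamma$ only in how $p$ is distributed on $V_1$. A bounded change in $\sum_{V_1}p^2$ changes $\Phi$ by $O(1/r)$ and the left side of (11) by $O(r^{-3})$, which Lemma 6 does not see. But the eigenvector (4) of $\Gamma_{\rm odd}$ uses only $u$, $p$ and $\delta$, which make sense in $G$ as well.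

**Lemma 9.** Let $r$ be odd, $t\mid(r+1)$, $t\ge2$, $r$ large, and let $G$ be as in Section 11 with $m=0$. Then $\lambda_2(G)\ge\lambda^*$.

*Proof.* Write $\lambda=\lambda^*$ and let $\zeta$ be the value from Section 5 for $\Gamma$. On $G$ put
$$f_i=\zeta\delta_i\ (i\in S),\qquad f=\frac{u+\zeta p}{\lambda+1}\ \text{ on }V_1,\qquad f=\frac{u+\zeta p}{\lambda+2}\ \text{ on }V_2,$$
and $q=f|_{A\cup B}$.

**Step 1: $f\perp1$.** By (16) with $m=0$, $\sum_Ap=t$ and $\sum_Bp=-t$. By Step 5 of Section 11, $\sum_{A_2}p=t(t-1)^2$ and $\sum_{B_2}p=-t(t-1)^2$. Hence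
$$\sum_{V_1\cap A}p=t-t(t-1)^2=-t^2(t-2),\qquad\sum_{V_1\cap B}p=t^2(t-2), \tag{17}$$
as in $\Gamma$. The class sizes $|A_2|=|B_2|=t(t-1)$ and $|V_1\cap A|=|V_1\cap B|=n_1$ also agree, so $\sum_Af=1$ and $\sum_Bf=-1$ by (6). Finally $\sum_S\delta_i=2m=0$.

**Step 2: the quadratic form depends on one number.** Since $f_S=\zeta\delta$, $N\delta=p$ and $\|\delta\|^2=2t$,
$$f^T(\mathcal A-\lambda)f=2-(\lambda+1)\|q\|^2-q^THq+2\zeta\,p^Tq-2t\lambda\zeta^2 .$$
On $V_2$ we have $q=\frac{1+\zeta(t-1)}{\lambda+2}u$, and $H$ pairs vertices of the same side, so $q^THq$ and the $V_2$ parts of $\|q\|^2$ and $p^Tq$ are determined by $t,r$. On $V_1$,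
$$\sum_{V_1}q^2=\frac{|V_1|+2\zeta\sum_{V_1}up+\zeta^2\widehat Q}{(\lambda+1)^2},\qquad\sum_{V_1}pq=\frac{\sum_{V_1}up+\zeta\widehat Q}{\lambda+1},\qquad\widehat Q:=\sum_{V_1}p^2,$$
where $\sum_{V_1}up=-2t^2(t-2)$ by (17). So the only quantity not determined by $t,r$ is $\widehat Q$, with total coefficient $-\frac{\zeta^2}{\lambda+1}+\frac{2\zeta^2}{\lambda+1}=\frac{\zeta^2}{\lambda+1}$. For $\Gamma$ the vector is the eigenvector (4) and the form is $0$. Hence
$$f^T(\mathcal A-\lambda)f=\frac{\zeta^2}{\lambda+1}\bigl(\widehat Q(G)-\widehat Q(\Gamma)\bigr).$$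

**Step 3: $\Gamma$ minimizes $\widehat Q$.** On $V_1$, $p$ is a sum of $t$ signs. If $t$ is even, $p$ is even there, so $p^2\ge2|p|$, and by (17) $\widehat Q(G)\ge2\cdot2t^2(t-2)=2Q_1=\widehat Q(\Gamma)$. If $t$ is odd, $p$ is odd, so $\widehat Q(G)\ge|V_1|=2n_1=2Q_1=\widehat Q(\Gamma)$.

So $f\ne0$, $f\perp1$ and $f^T(\mathcal A-\lambda)f\ge0$, and (T1) gives $\lambda_2(G)\ge\lambda^*$. $\square$

## 13. Odd $r$: the values for $t\ge3$ and for $t=2$

**Proof of Theorem 3(b).** Let $t\ge3$, $r$ odd, $t\mid(r+1)$, $r$ large, and let $G$ be connected and $r$-regular with $\kappa(G)\le2t$. If $\lambda_2(G)>\lambda^*$ we are done. If $\lambda_2(G)\le\lambda^*$, then $m=0$ by Section 11, Step 4, and $\lambda_2(G)\ge\lambda^*$ by Lemma 9. So $\lambda_2(G)\ge\lambda^*=\lambda^{(0)}$, the largest root of $\psi=1$, in all cases. It is attained by $\Gamma_{\rm odd}$ (Lemma 4). $\blacksquare$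

**Proof of Theorem 3(c).** Let $t=2$ and $r$ be odd and large; the condition $2\mid(r+1)$ is automatic. Then $\lambda^*=\lambda^{(0)}=\rho^*(r,2)$ by the end of Section 5, and $\rho^*(r,2)>\gamma$ by Section 3. Let $G$ be a competing graph.

* If $\lambda_2(G)>\lambda^*$, then $\lambda_2(G)>\gamma$.
* If $\lambda_2(G)\le\lambda^*$, then, after possibly exchanging $A$ and $B$, $m\in\{0,2\}$. For $m=0$, Lemma 9 gives $\lambda_2(G)\ge\rho^*(r,2)>\gamma$.
* For $m=2$ all four $\delta_i$ equal $1$, $\sum_Bd_H=2-2=0$ and $\sum_Ad_H=4$. As $H$ is a matching, it consists of two disjoint edges inside $A$. Let $A_2$ be their endpoints and $A_1=A\setminus A_2$. Vertices of $A_1,A_2,B$ have $2,3,2$ neighbours in $S$, and $S$ is independent with $|S|=4$. So the averages from $S$ are $\frac{2(r-5)}4,\ \frac{12}4,\ \frac{2(r-1)}4$, and the quotient matrix of $\{A_1,A_2,S,B\}$ is exactly that of $G'$ in Section 3, with eigenvalues $r$ and the roots of $g$. Its second largest eigenvalue is $\gamma$,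 and (T4) gives $\lambda_2(G)\ge\gamma$.

So $\lambda_2^{\min}(r,2)\ge\gamma$, and $\lambda_2(G')=\gamma$ by Section 3, Step 5. The gap $\rho^*(r,2)-\gamma=(4+o(1))r^{-3}$ was shown there too. $\blacksquare$
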